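# Luzin sets on a Suslin tree and Lindelöf spaces of Baire-one functions

All spaces are Tychonoff, "countable" means finite or countably infinite, and $\omega$ carries the discrete topology. The letters $\lambda,\lambda',\mu$ always denote countable nonzero limit ordinals.

## 1. A space of unbounded branches

We start by building a space $Z$ out of two ingredients, a Suslin tree and a Luzin set. Section 2 says what $Z$ is for.

**Definition (Luzin set).** Let $B$ be a perfect Polish space, that is, a Polish space without isolated points. A *Luzin set* in $B$ is an uncountable set $L\subset B$ such that $L\cap N$ is countable for every nowhere dense $N\subset B$.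

Under the Continuum Hypothesis one can build a Luzin set in $\mathbb R$: enumerate the closed nowhere dense sets as $(N_\xi)_{\xi<\omega_1}$ and pick $x_\xi\notin\{x_\eta:\eta<\xi\}\cup\bigcup_{\eta<\xi}N_\eta$, which is possible by the Baire category theorem. Each $N_\xi$ then contains $x_\zeta$ for at most countably many $\zeta$. An uncountable subset of a Luzin set in $B$ is Luzin in $B$, and so is a countable union of Luzin sets in $B$. A Luzin set is not a countable union of nowhere dense subsets of $B$, and the same holds for each of its uncountable subsets.

**Fact (transfer).** If $\mathbb R$ has a Luzin set, then every nonempty perfect Polish space $B$ has one, of size $\omega_1$.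

Let $L\subset\mathbb R$ be Luzin. A nowhere dense subset of $\mathbb R\setminus\mathbb Q$ is nowhere dense in $\mathbb R$, so $L\setminus\mathbb Q$ is Luzin in $\mathbb R\setminus\mathbb Q\cong\omega^\omega$. Next, $B$ contains a dense copy of $\omega^\omega$. To see this, remove from $B$ the boundaries of the members of a countable base and also a countable dense set $D$. The remainder $C$ is a dense $G_\delta$, because boundaries of open sets are nowhere dense and points are nowhere dense in $B$. It is Polish and zero-dimensional. If a compact $K\subset C$ contained $U\cap C$ with $U\ne\emptyset$ open in $B$, then $K$, being closed in $B$, would contain $U$ (as $C$ is dense), while $U$ meets $D$ and $K\subset C$ does not. So compact subsets of $C$ have empty interior in $C$, and $C\cong\omega^\omega$ by the Alexandrov–Urysohn theorem. Finally, if $N$ is nowhere dense in $B$, then $N\cap C$ is nowhere dense in $C$ because $C$ is dense. So a Luzin set in $C$ is Luzin in $B$. Pass to a subset of size $\omega_1$.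

**Definition (normal Suslin tree).** A *normal Suslin tree* is a tree $T$ of height $\omega_1$ with countable levels $T_\alpha$ $(\alpha<\omega_1)$ such that every node has at least two immediate successors and has extensions at all higher levels, nodes at limit levels are determined by their sets of predecessors, and all antichains (sets of pairwise incomparable nodes) are countable.

If there is a Suslin tree, there is a normal one; this is a textbook fact. Write $\mathrm{ht}(t)$ for the level of $t$ and $T|\lambda=\bigcup_{\alpha<\lambda}T_\alpha$. Call $D\subset T$ *dense* if every $s\in T$ has some $t\ge s$ in $D$, and *upward closed* if $t\in D$, $t'\ge t$ imply $t'\in D$.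

**Lemma 1.** If $D\subset T$ is dense and upward closed, there is $\alpha_0<\omega_1$ with $T_\alpha\subset D$ for all $\alpha\ge\alpha_0$.

*Proof.* The minimal elements of $D$ form an antichain $A$, which is countable. Let $\alpha_0$ exceed the heights of all elements of $A$. If $\mathrm{ht}(t)\ge\alpha_0$, choose $d\ge t$ in $D$ and $a\in A$ with $a\le d$. Both $a$ and $t$ lie below $d$, so they are comparable, and $\mathrm{ht}(a)<\mathrm{ht}(t)$ gives $a\le t$. Hence $t\in D$. $\square$

**Construction of $Z$.** Assume there are a Luzin set and a Suslin tree, and let $T$ be a normal Suslin tree. Let $Br_\lambda$ be the set of cofinal branches of $T|\lambda$, with base $\{b:s\in b\}$, $s\in T|\lambda$. For a branch $b$ let $b(\alpha)$ be its node at level $\alpha$.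

If $\lambda_n\uparrow\lambda$, the map $b\mapsto(b(\lambda_n))_n$ is a homeomorphism of $Br_\lambda$ onto the closed subspace of $\prod_nT_{\lambda_n}$ consisting of increasing sequences. (A basic set $\{b:s\in b\}$ with $\mathrm{ht}(s)<\lambda_n$ is the union of the sets $\{b:b(\lambda_n)=t\}$, $t\in T_{\lambda_n}$, $t>s$.) So $Br_\lambda$ is Polish. Each clopen set $\{b:s\in b\}$ is nonempty, since we can extend $s$ successively to the levels $\lambda_n$. It is perfect: given $b$ and $u\in b$, $u$ has an immediate successor not in $b$, and some branch passes through it.

Call $b\in Br_\lambda$ *bounded* if all its nodes lie below one node of $T$, equivalently below one node of $T_\lambda$. Since $T_\lambda$ is countable, only countably many $b\in Br_\lambda$ are bounded. For each of the countably many $s\in T|\lambda$ choose a Luzin set of size $\omega_1$ in $\{b\in Br_\lambda:s\in b\}$. Take the union of these sets and delete the bounded branches. The result is a set $X_\lambda\subset Br_\lambda$ of unbounded branches with $|X_\lambda|=\omega_1$ and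

* $\{b\in X_\lambda:s\in b\}$ is uncountable for every $s\in T|\lambda$;
* $X_\lambda\cap N$ is countable for every nowhere dense $N\subset Br_\lambda$.

(For the second point: the trace of $N$ on a clopen set is nowhere dense in it.) Let
$$Z=\bigcup_\lambda X_\lambda,\qquad [s]=\{z\in Z:s\in z\}\ (s\in T),\qquad F_\lambda=\{z\in Z: z\text{ has length}\le\lambda\},$$
where $z\in X_\lambda$ has *length* $\lambda$. The sets $[s]$ form a base of a topology on $Z$: two of them are disjoint if $s,t$ are incomparable, and nested otherwise. Note $|Z|=\omega_1$. The subspace topology on $X_\lambda$ is the one from $Br_\lambda$, because $[s]\cap X_\lambda=\emptyset$ when $\mathrm{ht}(s)\ge\lambda$. For example, if $T$ has one root and every node has exactly two immediate successors, then $Br_\omega$ is the Cantor space and $F_\omega=X_\omega$ is a Luzin set in it.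

Recall that a space is *submetrizable* if it has a coarser metrizable topology. If such a space is Lindelöf, the coarser topology is Lindelöf and metrizable, hence second countable. So a Lindelöf submetrizable space has open sets $O_n$ $(n\in\omega)$ that *distinguish points*: for $x\ne y$ some $O_n$ contains exactly one of $x,y$.

**Proposition 2.** $Z$ is Tychonoff, with all $[s]$ clopen, and hereditarily Lindelöf. All closed subsets of $Z$ are zero-sets. Each $F_\lambda$ is closed, and $Z$ is neither separable nor submetrizable.

*Proof.* **Hausdorff.** Let $x\neq y$ in $Z$. If $x(\alpha)=y(\alpha)$ for all $\alpha$ below both lengths, one would properly contain the other, and a node of the longer one would bound the shorter one. So $x(\alpha)\ne y(\alpha)$ for some $\alpha$, and $[x(\alpha)]\cap[y(\alpha)]=\emptyset$.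

**Clopen base.** Let $z\notin[s]$ and $\alpha=\mathrm{ht}(s)$. If $z$ has length $>\alpha$, then $z(\alpha)\ne s$ and $[z(\alpha)]\cap[s]=\emptyset$. Otherwise all nodes of $z$ have height less than $\alpha$. They are not all predecessors of $s$, because $z$ is unbounded, so some $t\in z$ is incomparable with $s$ and $[t]\cap[s]=\emptyset$. Hence $[s]$ is closed, and $Z$ is zero-dimensional and Hausdorff, so Tychonoff.

**Hereditarily Lindelöf.** It suffices that every family of basic open sets $[s_i]$ has a countable subfamily with the same union. The minimal elements among the $s_i$ form a countable antichain, and each $s_i$ lies above one of them. Now a regular hereditarily Lindelöf space is normal (being Lindelöf), and each of its open sets $U$ is an $F_\sigma$: cover $U$ by open sets with closures inside $U$ and take a countable subcover. So closed sets are $G_\delta$, and a closed $G_\delta$ set $F=\bigcap_nG_n$ in a normal space is the zero-set of $\sum_n2^{-n}g_n$, where $g_n:Z\to[0,1]$ is $0$ on $F$ and $1$ off $G_n$.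

**Not separable.** $Z\setminus F_\lambda=\bigcup_{t\in T_\lambda}[t]$ is open, and it is nonempty since $X_{\lambda+\omega}\ne\emptyset$. A countable subset of $Z$ lies in some $F_\lambda$, so it is not dense.

**Not submetrizable.** Otherwise some open $O_n$ $(n\in\omega)$ distinguish points. Let $D_n=\{s\in T:[s]\subset O_n\text{ or }[s]\cap O_n=\emptyset\}$. It is upward closed. It is dense: if $[s]$ meets $O_n$, take $z\in[s]\cap O_n$ and $t\in z$ with $[t]\subset O_n$; the larger of $s,t$ is in $D_n$. By Lemma 1 there is a level $T_\alpha$ contained in all $D_n$. For $t\in T_\alpha$ no $O_n$ distinguishes two points of $[t]$, yet $[t]$ is uncountable, a contradiction. $\square$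

## 2. Five properties of $X$ when $B_1(X)$ is Lindelöf

**Definition.** $B_1(X)$ is the set of *Baire-one* functions on $X$, the pointwise limits of sequences of continuous functions $X\to\mathbb R$. It carries the topology of pointwise convergence, that is, the subspace topology from $\mathbb R^X$.

Suppose $B_1(X)$ is Lindelöf. Must $X$ be

1. normal,
2. hereditarily Lindelöf,
3. hereditarily separable,
4. submetrizable,
5. cosmic?

This is posed as an open question in Alexander V. Osipov, Evgenii Reznichenko, "Lindelöf-type properties of spaces of Baire-one functions", arXiv:2610.08206 (2026). Each answer may be a proof, a counterexample, or a proof of independence from ZFC.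

**Definition.** A space is *cosmic* if it has a countable *network*: a countable family $\mathcal N$ of subsets such that whenever $x\in U$ with $U$ open, $x\in N\subset U$ for some $N\in\mathcal N$.

Countable spaces are cosmic: use singletons. The Sorgenfrey line with neighborhoods $[x,x+\varepsilon)$ is submetrizable (the Euclidean topology is coarser) but not cosmic: a network member $N_x$ with $x\in N_x\subset[x,x+1)$ has minimum $x$, so uncountably many members are needed.

Cosmic spaces are separable: pick a point in each nonempty network member. They are also submetrizable. For each pair $N,N'\in\mathcal N$ for which some continuous $f:X\to[0,1]$ is $0$ on $N$ and $1$ on $N'$, choose one such $f$. Given $x\ne y$, take a continuous $h:X\to[0,1]$ with $h(x)=0$, $h(y)=1$, and $N\ni x$, $N'\ni y$ in $\mathcal N$ inside $h^{-1}[0,\frac13)$ and $h^{-1}(\frac23,1]$. Rescaling $h$ shows that $(N,N')$ is one of the chosen pairs. So the countably many chosen functions separate points and give a continuous injection into $\mathbb R^\omega$.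

By Proposition 2, $Z$ fails (3), (4) and (5) at once. The hard part is that $B_1(Z)$ is Lindelöf. The full answer is as follows.

**Main Theorem.** Statements (1) and (2) hold in ZFC for every Tychonoff $X$ with $B_1(X)$ Lindelöf. Each of (3), (4), (5) is independent of ZFC:

* under the Borel Conjecture, $B_1(X)$ is Lindelöf iff $X$ is countable, so (3)–(5) hold;
* if there are a Luzin set and a Suslin tree, then $B_1(Z)$ is Lindelöf, while $Z$ is not separable, not submetrizable and not cosmic.

We also prove three related results. In ZFC, $B_1(X)$ Lindelöf implies $X$ is Rothberger (Section 6). A Luzin set alone refutes (4) and (5), even with $X$ hereditarily separable (Section 10). For $\alpha\ge2$, $B_\alpha(X)$ is Lindelöf iff $X$ is countable, in ZFC (Section 4).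

## 3. Integer-valued Baire-one functions and $Z_\sigma$ fibers

Almost every function below takes values in $\omega$. This section turns "Baire-one" for such functions into a condition on fibers.

A *$Z_\sigma$ set* is a countable union of zero-sets. These sets are closed under countable unions and finite intersections, and cozero sets are $Z_\sigma$. In $\mathbb R$, $Z_\sigma$ means $F_\sigma$; so $\mathbb Q$ is $Z_\sigma$, and $\mathbb R\setminus\mathbb Q$ is not, by the Baire category theorem. Put $B_1(X,\omega)=\{f\in B_1(X):f(X)\subset\omega\}$. It is closed in $B_1(X)$, because $\omega$ is closed in $\mathbb R$.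

**Lemma 3.** (a) If $f\in B_1(X)$ and $O\subset\mathbb R$ is open, then $f^{-1}(O)$ is $Z_\sigma$. (b) If all fibers of $f:X\to\omega$ are $Z_\sigma$, then $f\in B_1(X)$. (c) If $X=\bigcup_kS_k$ is a countable union of $Z_\sigma$ sets, there are disjoint $Z_\sigma$ sets $P_k\subset S_k$ with $\bigcup_kP_k=X$.

*Proof.* (a) Let $f=\lim f_j$ with $f_j$ continuous. Then
$$\{f>a\}=\bigcup_{k\ge1,\,m}\ \bigcap_{j\ge m}\{f_j\ge a+1/k\}.$$
Indeed, if $f(x)>a+1/k$, then $f_j(x)\ge a+1/k$ for all large $j$; conversely the right side forces $f(x)\ge a+1/k$. Countable intersections of zero-sets are zero-sets, so this set is $Z_\sigma$; likewise $\{f<b\}$. Now $O$ is a countable union of intervals $(a,b)$, and $f^{-1}((a,b))=\{f>a\}\cap\{f<b\}$.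

(b) Write $f^{-1}(n)=\bigcup_jZ_{n,j}$ with zero-sets $Z_{n,j}$ increasing in $j$. Fix $m$ and let $Z_{n,m}=g_n^{-1}(0)$ with $g_n$ continuous, $n\le m$. These sets are pairwise disjoint, so at each point at most one $g_n$ vanishes. Hence with $h_n=\prod_{l\le m,\,l\ne n}|g_l|$ we have $\sum_{n\le m}h_n>0$ everywhere. The function
$$f_m=\frac{\sum_{n\le m}n\,h_n}{\sum_{n\le m}h_n}$$
is continuous, and on $Z_{n,m}$ all $h_l$ with $l\neq n$ vanish, so $f_m=n$ there. If $f(x)=n$, then $x\in Z_{n,m}$ for all large $m$, so $f_m(x)\to f(x)$.

(c) Enumerate all zero-sets occurring in the $S_k$ as $(Z_i)_{i\in\omega}$, with $Z_i\subset S_{k(i)}$, and put $P_k=\bigcup_{k(i)=k}\bigl(Z_i\setminus\bigcup_{l<i}Z_l\bigr)$. Each piece is a zero-set intersected with a cozero set, hence $Z_\sigma$. Each $x\in X$ lies in exactly one piece, the one for the least $i$ with $x\in Z_i$. $\square$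

By Lemma 3, a function $X\to\omega$ is Baire-one iff its fibers are $Z_\sigma$. For a bijection $\varphi:\omega^2\to\omega$, the map $(f,g)\mapsto\varphi\circ(f,g)$ is therefore a bijection $B_1(X,\omega)^2\to B_1(X,\omega)$: fibers of $\varphi\circ(f,g)$ are sets $f^{-1}(a)\cap g^{-1}(b)$, and in the other direction the components have fibers that are countable unions of fibers. As $\omega$ is discrete, it is a homeomorphism. So *if $B_1(X)$ is Lindelöf, so is $B_1(X,\omega)^2$*.

## 4. Injections on countable initial segments, and Baire class two

**Definition.** Let $(f_\alpha)_{\alpha<\omega_1}$ be an indexed family in a space $E$. A point $g\in E$ is an *accumulation point* of the family if every neighborhood of $g$ contains $f_\alpha$ for uncountably many $\alpha$.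

In a Lindelöf space $E$ every such family has an accumulation point. Otherwise each $g$ has a neighborhood containing $f_\alpha$ for only countably many $\alpha$, and countably many such neighborhoods cover $E$, which accounts for only countably many $\alpha$.

**Lemma 4.** Let $B_1(X)$ be Lindelöf. There are no distinct points $x_\alpha\in X$ $(\alpha<\omega_1)$ such that for every $\delta<\omega_1$ some $f_\delta\in B_1(X,\omega)$ is injective on $\{x_\alpha:\alpha<\delta\}$.

*Proof.* Let $g\in B_1(X,\omega)$ be an accumulation point of $(f_\delta)_{\delta<\omega_1}$. Let $\beta\ne\gamma$. The neighborhood $\{h:h(x_\beta)=g(x_\beta),\,h(x_\gamma)=g(x_\gamma)\}$ of $g$ contains $f_\delta$ for some $\delta>\max(\beta,\gamma)$, and $f_\delta(x_\beta)\ne f_\delta(x_\gamma)$. So $g(x_\beta)\neq g(x_\gamma)$. Thus $g$ maps an uncountable set injectively into $\omega$, a contradiction. $\square$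

Here are the simplest cases. If $X$ is countable, $B_1(X)\subset\mathbb R^X$ is second countable, hence Lindelöf. If $X$ is uncountable and discrete, every function is continuous, so the $f_\delta$ of Lemma 4 exist and $B_1(X)$ is not Lindelöf.

It is natural to try to show that $X$ is always countable: take distinct $x_\beta$ $(\beta<\omega_1)$, and let $f_\delta$ be injective on $\{x_\beta:\beta<\delta\}$ with positive values and $0$ elsewhere. This works one Baire class higher. Let $B_0(X)=C(X)$; for $1\le\alpha<\omega_1$ let $B_\alpha(X)$ be the set of pointwise limits of sequences from $\bigcup_{\beta<\alpha}B_\beta(X)$, and let $B_{\omega_1}(X)=\bigcup_{\alpha<\omega_1}B_\alpha(X)$ be the set of all Baire functions. All carry the pointwise topology.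

**Theorem F (ZFC).** For $2\le\alpha\le\omega_1$, $B_\alpha(X)$ is Lindelöf iff $X$ is countable.

*Proof.* If $X$ is countable, $B_\alpha(X)\subset\mathbb R^X$ is second countable. Now let $B_\alpha(X)$ be Lindelöf.

**Step 1: points are zero-sets.** This is needed so that functions vanishing off a finite set are Baire-one. Suppose $\{x\}$ is not a zero-set. By induction on the class, each $f\in B_\alpha(X)$ depends on countably many continuous functions $\varphi_k$: $f(y)=f(y')$ whenever $\varphi_k(y)=\varphi_k(y')$ for all $k$. The set $\{y:\varphi_k(y)=\varphi_k(x)\text{ for all }k\}$ is a zero-set containing $x$, so it contains some $a\ne x$, and $f(a)=f(x)$. Therefore the closed set $\{f:f(x)=1\}$ is covered by the open sets $\{f:f(a)>0\}$, $a\ne x$. Let $a_n$ $(n\in\omega)$ give a countable subcover. Choose continuous $g_n:X\to[0,1]$ with $g_n(x)=1$ and $g_n(a_n)=0$. The indicator of the zero-set $\bigcap_ng_n^{-1}(1)$ is in $B_1(X)$ by Lemma 3(b), equals $1$ at $x$, and is $0$ at every $a_n$, a contradiction.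

**Step 2: the injections.** Suppose $x_\beta\in X$ $(\beta<\omega_1)$ are distinct. For $\delta<\omega_1$ let $f_\delta$ map $\{x_\beta:\beta<\delta\}$ injectively into $\omega\setminus\{0\}$ and be $0$ elsewhere. It is the pointwise limit of functions that agree with $f_\delta$ on a finite set and are $0$ off it. Their fibers are finite sets and a cofinite set, hence zero-sets and a cozero set, so they are in $B_1(X)$. Thus $f_\delta\in B_2(X)\subset B_\alpha(X)$. An accumulation point $g$ of $(f_\delta)$ in $B_\alpha(X)$ is $\omega$-valued, since $B_\alpha(X)\cap\omega^X$ is closed, and the argument of Lemma 4 shows that $g$ is injective on $\{x_\beta:\beta<\omega_1\}$, a contradiction. $\square$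

For $B_1$ the approach stops at one precise point: the fiber $f_\delta^{-1}(0)$, the complement of a countable set, would have to be $Z_\sigma$. No cleverer choice of $f_\delta$ helps in general. No $f\in B_1(\mathbb R,\omega)$ is injective on $\mathbb Q$: the fibers are $F_\sigma$ and cover $\mathbb R$, so by the Baire category theorem one fiber contains an interval, hence two rationals. The same happens on a Luzin set $L\subset\mathbb R$ that is uncountable in every interval, with $D\subset L$ countable and dense in $L$. The fibers of $f\in B_1(L,\omega)$ are countable unions of sets closed in $L$, one of these is dense in some interval $J$ because $L$ is not a countable union of nowhere dense sets, and so it contains $L\cap J$, hence two points of $D$. Luzin sets are uncountable spaces that resist Lemma 4; this is why $Z$ is made of them.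

When the needed $Z_\sigma$ sets are available, Lemma 4 does give theorems. We turn to these.

## 5. Hereditary Lindelöfness

**Theorem A (ZFC).** If $B_1(X)$ is Lindelöf, then $X$ is hereditarily Lindelöf, hence perfectly normal.

*Proof.* **Step 1: a right-separated sequence.** Suppose $X$ is not hereditarily Lindelöf. Then some $Y\subset X$ has a cover by open subsets of $X$ without countable subcover. Refining, we may take the members to be cozero. Inductively choose $x_\alpha\in Y\setminus\bigcup_{\beta<\alpha}O_\beta$ and a member $O_\alpha\ni x_\alpha$ $(\alpha<\omega_1)$. So $x_\beta\notin O_\alpha$ for $\beta>\alpha$, and the $x_\alpha$ are distinct.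

**Step 2: functions for Lemma 4.** Given $\delta<\omega_1$, let $e_\delta:\delta\to\omega$ be injective, and put
$$f_\delta(x)=1+e_\delta\bigl(\min\{\beta<\delta:x\in O_\beta\}\bigr),\qquad f_\delta(x)=0\text{ if no such }\beta\text{ exists}.$$
The nonempty fibers are among $X\setminus\bigcup_{\beta<\delta}O_\beta$ and the sets $O_\beta\setminus\bigcup_{\gamma<\beta}O_\gamma$. Countable unions of cozero sets are cozero, so all these sets are $Z_\sigma$ and $f_\delta\in B_1(X,\omega)$. As $x_\beta\in O_\beta$ and $x_\beta\notin O_\gamma$ for $\gamma<\beta$, we get $f_\delta(x_\beta)=1+e_\delta(\beta)$ for $\beta<\delta$. So $f_\delta$ is injective on $\{x_\beta:\beta<\delta\}$, contradicting Lemma 4.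

A regular hereditarily Lindelöf space is perfectly normal, as shown in the proof of Proposition 2. $\square$

This proves (1) and (2). In a perfectly normal space closed sets are zero-sets, so $Z_\sigma=F_\sigma$, open sets are cozero, and points are zero-sets.

## 6. The Rothberger property

**Definition.** $X$ is *Rothberger* if for every sequence $(\mathcal U_n)_{n\in\omega}$ of open covers of $X$ there are $U_n\in\mathcal U_n$ with $\bigcup_nU_n=X$. A set $A\subset\mathbb R$ has *strong measure zero* if for all $\varepsilon_n>0$ it is covered by intervals $I_n$ with $I_n$ of length less than $\varepsilon_n$.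

Countable spaces are Rothberger, continuous images of Rothberger spaces are Rothberger, and a countable union of Rothberger subspaces is Rothberger (split $\omega$ into infinitely many infinite sets of indices, one for each subspace). A Rothberger $A\subset\mathbb R$ has strong measure zero: let $\mathcal U_n$ consist of the traces of the open intervals of length less than $\varepsilon_n$. The interval $[0,1]$ does not have strong measure zero, since intervals of lengths less than $2^{-n-2}$ have total length at most $\frac12$; so it is not Rothberger.

**Theorem B (ZFC).** If $B_1(X)$ is Lindelöf, then $X$ is Rothberger.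

In particular $B_1([0,1])$ is not Lindelöf.

*Proof.* Let $X$ be infinite (finite spaces are Rothberger). By Theorem A we may refine the given covers to $\mathcal U_n=\{U_{n,m}:m\in\omega\}$ with $U_{n,m}$ cozero. For $p\in\omega^\omega$ let $N_p=X\setminus\bigcup_nU_{n,p(n)}$. Suppose $N_p\ne\emptyset$ for every $p$.

**Step 1: one function for each selection.** Let $f_p(x)=0$ on $N_p$ and $f_p(x)=1+\min\{n:x\in U_{n,p(n)}\}$ elsewhere. The fibers are $N_p$, a zero-set, and $U_{n,p(n)}\setminus\bigcup_{j<n}U_{j,p(j)}$, so $f_p\in B_1(X,\omega)$. Every $f_p$ has a zero. If $\{f_p:p\in\omega^\omega\}$ were closed, hence Lindelöf, then countably many sets $\{f:f(x)=0\}$ would cover it, and we could diagonalize as in Step 4. But there is no reason for it to be closed, since a limit of functions $f_p$ does not tell us which $p$ to use. So we record $p$ in a second coordinate.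

**Step 2: recording $p$.** Choose disjoint cozero sets $G_n\ni z_n$ $(n\in\omega)$: an infinite Hausdorff space has infinitely many disjoint nonempty open sets, and open sets are cozero here. Let $c_p(z_n)=p(n)+1$ and $c_p=0$ off $\{z_n:n\in\omega\}$. The fibers over positive integers are countable sets of points, so $Z_\sigma$. The fiber over $0$ is
$$X\setminus\{z_n:n\in\omega\}=\Bigl(X\setminus\bigcup_nG_n\Bigr)\cup\bigcup_n(G_n\setminus\{z_n\}),$$
also $Z_\sigma$. So $c_p\in B_1(X,\omega)$. (The disjoint $G_n$ are what avoids the obstruction of Section 4.)

**Step 3: $\mathcal H=\{(c_p,f_p):p\in\omega^\omega\}$ is closed in $B_1(X,\omega)^2$.** Let $(c,f)\in\overline{\mathcal H}$. Then $c(z_n)\ge1$ for all $n$ and $c=0$ off $\{z_n\}$, so $c=c_p$ with $p(n)=c(z_n)-1$. We show $f=f_p$. For every $x$ and $k$ the neighborhood $\{(c',f'):c'(z_n)=c(z_n)\ (n\le k),\ f'(x)=f(x)\}$ contains some $(c_{p'},f_{p'})$. So $p'$ agrees with $p$ on $\{0,\dots,k\}$ and $f_{p'}(x)=f(x)$. If $f(x)\ge1$, use $k=f(x)$: the value $f_{p'}(x)=k$ depends only on $p'(0),\dots,p'(k-1)$, so $f_p(x)=k$. If $f(x)=0$, then $x\in N_{p'}$, so $x\notin U_{n,p(n)}$ for $n\le k$. As $k$ is arbitrary,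 $f_p(x)=0$.

**Step 4: diagonalization.** $B_1(X,\omega)^2$ is Lindelöf, so its closed subspace $\mathcal H$ is Lindelöf. It is covered by the open sets $\{(c,f):f(x)=0\}$, $x\in X$, because $N_p\ne\emptyset$ for all $p$. So there are $x_i$ $(i\in\omega)$ such that each $N_p$ contains some $x_i$. Choose $p(i)$ with $x_i\in U_{i,p(i)}$. Then $N_p$ contains no $x_i$, a contradiction. $\square$

## 7. Under the Borel Conjecture only countable $X$ remain

The *Borel Conjecture* (BC) says that every strong measure zero subset of $\mathbb R$ is countable. It is consistent with ZFC (R. Laver, *On the consistency of Borel's conjecture*, Acta Math. 137 (1976)).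

**Theorem C (ZFC+BC).** $B_1(X)$ is Lindelöf iff $X$ is countable.

*Proof.* Countable $X$ was treated in Section 4. Let $B_1(X)$ be Lindelöf and suppose $x_\alpha\in X$ $(\alpha<\omega_1)$ are distinct. We produce the functions forbidden by Lemma 4.

**Step 1: clopen neighborhoods shrinking to each $x_\alpha$.** By Theorem A choose continuous $g_\alpha:X\to[0,1]$ with $g_\alpha^{-1}(0)=\{x_\alpha\}$. By Theorem B, $g_\alpha(X)$ is Rothberger, so it has strong measure zero and is countable by BC. Choose positive $r_{\alpha,j}\downarrow0$ outside $g_\alpha(X)$. Then $\{g_\alpha<r_{\alpha,j}\}=\{g_\alpha\le r_{\alpha,j}\}$ is clopen.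

**Step 2: a map with countable image that isolates countably many points.** For infinite $\delta<\omega_1$ let $h_\delta:X\to2^{\delta\times\omega}$ have the indicators of $\{g_\alpha<r_{\alpha,j}\}$, $\alpha<\delta$, $j<\omega$, as coordinates. It is continuous, and $2^{\delta\times\omega}$ is a Cantor set, so $h_\delta(X)$ is homeomorphic to a Rothberger subset of $\mathbb R$. By BC it is countable. If $\alpha<\delta$ and $h_\delta(y)=h_\delta(x_\alpha)$, then $g_\alpha(y)<r_{\alpha,j}$ for all $j$, so $g_\alpha(y)=0$ and $y=x_\alpha$. Thus $h_\delta^{-1}(h_\delta(x_\alpha))=\{x_\alpha\}$.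

**Step 3: conclusion.** Let $f_\delta$ be $h_\delta$ followed by an injection $h_\delta(X)\to\omega$. Its nonempty fibers are preimages of points under $h_\delta$, hence zero-sets, so $f_\delta\in B_1(X,\omega)$, and $f_\delta$ is injective on $\{x_\alpha:\alpha<\delta\}$. For finite $\delta$ put $f_\delta=f_\omega$. This contradicts Lemma 4. $\square$

Countable Tychonoff spaces are hereditarily separable and cosmic, hence submetrizable. So (3), (4), (5) hold under BC.

## 8. Reduction to accumulation points of integer-valued families

From here on we want to prove that certain spaces $B_1(X)$ are Lindelöf.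

**Lemma 5.** (a) $B_1(X)$ is a continuous image of a closed subspace of $B_1(X,\omega)^\omega$. (b) If $|X|\le\omega_1$ and every family $(f_\delta)_{\delta<\omega_1}$ in $B_1(X,\omega)^\omega$ has an accumulation point in $B_1(X,\omega)^\omega$, then $B_1(X)$ is Lindelöf.

*Proof.* (a) Write $B_1(X,A)$ for the set of $A$-valued functions in $B_1(X)$. By Lemma 3, relabeling values by a bijection $\mathbb Z\to\omega$ shows $B_1(X,\mathbb Z)\cong B_1(X,\omega)$; similarly $B_1(X,\{-1,0,1\})\cong B_1(X,\{0,1,2\})$, which is closed in $B_1(X,\omega)$. So $B_1(X,\mathbb Z)\times B_1(X,\{-1,0,1\})^\omega$ is a copy of a closed subspace of $B_1(X,\omega)^\omega$. On it define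
$$\Theta\bigl(k,(\varepsilon_j)_{j\ge1}\bigr)=k+\sum_{j\ge1}2^{-j}\varepsilon_j .$$

*Continuity.* For each $x$, the value at $x$ is a uniformly convergent sum of continuous functions of $(k,(\varepsilon_j))$.

*Values in $B_1(X)$.* Let $k=\lim_ik_i$ and $\varepsilon_j=\lim_i\varepsilon_{j,i}$ with continuous functions, where truncation allows $|\varepsilon_{j,i}|\le1$. Then $k_i+\sum_j2^{-j}\varepsilon_{j,i}$ is continuous and converges pointwise to $\Theta(k,(\varepsilon_j))$ as $i\to\infty$, by dominated convergence for series.

*Onto.* Let $f\in B_1(X)$. The sets $\{|f-k|<1\}$, $k\in\mathbb Z$, are $Z_\sigma$ and cover $X$; Lemma 3(c),(b) gives a function $k\in B_1(X,\mathbb Z)$ with $|f-k|<1$. Suppose $g_m=k+\sum_{1\le j\le m}2^{-j}\varepsilon_j$ satisfies $|f-g_m|<2^{-m}$, which is so for $m=0$. Put $h=2^{-m-1}$. The intervals $(-2h,0)$, $(-h,h)$, $(0,2h)$ cover $(-2h,2h)$, so the sets $\{|f-g_m-\varepsilon h|<h\}$, $\varepsilon\in\{-1,0,1\}$, cover $X$. They are $Z_\sigma$ because $f-g_m-\varepsilon h\in B_1(X)$. Lemma 3(c),(b) gives $\varepsilon_{m+1}\in B_1(X,\{-1,0,1\})$ with $|f-g_{m+1}|<2^{-m-1}$. In the limit $f=\Theta(k,(\varepsilon_j))$.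

(b) By (a) it suffices that $\mathcal F=B_1(X,\omega)^\omega$ is Lindelöf. As a subspace of $\omega^{X\times\omega}$ it has a base of size at most $\omega_1$. So if $\mathcal F$ is not Lindelöf, it has a cover $\{W_\xi:\xi<\omega_1\}$ by basic open sets without countable subcover. Choose $f_\delta\in\mathcal F\setminus\bigcup_{\xi<\delta}W_\xi$. Any $g\in\mathcal F$ lies in some $W_\xi$, which contains $f_\delta$ only for $\delta\le\xi$. So $(f_\delta)$ has no accumulation point. $\square$

## 9. Filters meeting $\omega_1$ dense sets of a countable poset

Our accumulation points will be read off from a filter on a countable poset that must meet one dense set for each point of $X$ and each coordinate in $\omega$, which is $\omega_1$ many. Building a decreasing sequence step by step handles only countably many. The Rothberger property supplies the rest. In a poset, $r\le q$ means that $r$ extends $q$.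

**Fact.** Luzin sets are Rothberger. Let $L$ be Luzin in $B$, let $\{d_k:k\in\omega\}$ be dense in $L$, and let covers $\mathcal U_n$ be given. Choose $U_{2k}\in\mathcal U_{2k}$ with $d_k\in U_{2k}$, and an open $W\subset B$ with $W\cap L=\bigcup_kU_{2k}$. If $V\ne\emptyset$ is open and $V\subset\overline{L\setminus W}$, then $V$ meets $L$, so $V$ contains some $d_k\in W$, while $V\subset\overline{L\setminus W}\subset B\setminus W$, a contradiction. So $L\setminus W$ is nowhere dense, hence countable, and the odd-numbered covers take care of it.

Let $\mathrm{cov}(\mathcal M)$ be the least number of nowhere dense sets that cover $\omega^\omega$.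

In the game $G_1(\mathcal O,\mathcal O)$ on $K$, in each inning ONE plays an open cover of $K$ and TWO picks one of its members; TWO wins if the picked sets cover $K$. We use Pawlikowski's theorem (*Undetermined sets of point-open games*, Fund. Math. 144 (1994)): on a Rothberger space ONE has no winning strategy in this game.

**Lemma 6.** Let $\mathbb P$ be a countable poset, and let $E_n$ $(n\in\omega)$ and $D_y$ $(y\in Y,\ 0<|Y|\le\omega_1)$ be dense subsets of $\mathbb P$. A filter meeting all $E_n$ and all $D_y$ exists if either

(a) $\mathrm{cov}(\mathcal M)>\omega_1$, or

(b) there is a map $\kappa$ from $Y$ onto a separable metrizable Rothberger space $K$ such that each $O_r=\{y\in Y:r\in D_y\}$ $(r\in\mathbb P)$ is $\kappa^{-1}$ of an open set.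

*Proof.* (a) This is the standard equivalence of $\mathrm{cov}(\mathcal M)>\omega_1$ with Martin's axiom for countable posets and $\omega_1$ dense sets; here is the direction we need. If $\mathbb P$ is finite, it has a minimal element, which lies in every dense set, and the elements above it form a filter. Otherwise $\mathbb P^\omega$, with $\mathbb P$ discrete, is homeomorphic to $\omega^\omega$. For $z\in\mathbb P^\omega$ let $r_0(z)=z(0)$, and let $r_{n+1}(z)=z(n+1)$ if $z(n+1)\le r_n(z)$ and $r_{n+1}(z)=r_n(z)$ otherwise. For dense $D$ the set $\{z:\exists n\ r_n(z)\in D\}$ is open, and it is dense because any finite sequence can be continued by an element of $D$ below the current $r_n$. So some $z$ lies in these sets for all $\omega_1$ given dense sets. Take the filter generated by $(r_n(z))_n$.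

(b) Let $O_r=\kappa^{-1}(U_r)$ with $U_r\subset K$ open. We describe a strategy for ONE. He maintains $r_n\in\mathbb P$, with $r_0$ arbitrary. In inning $n$ he extends $r_n$ to some $r_n'\in E_n$ and plays $\{U_r:r\le r_n'\}$. This covers $K$: a point of $K$ is $\kappa(y)$ for some $y\in Y$, and since $D_y$ is dense there is $r\le r_n'$ in $D_y$, so $\kappa(y)\in U_r$. When TWO picks a member, ONE chooses $r\le r_n'$ for which it is $U_r$, and lets $r_{n+1}$ be this $r$.

By Pawlikowski's theorem this strategy is not winning. So in some play the picked sets $U_{r_{n+1}}$ cover $K$, and then $Y=\bigcup_nO_{r_{n+1}}$. The filter generated by $(r_n)$ contains each $r_n'$, so it meets $E_n$. Each $y\in Y$ lies in some $O_{r_{n+1}}$, that is, $r_{n+1}\in D_y$. $\square$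

## 10. The double arrow space over a Luzin set

Before $Z$ we treat an easier space; it needs no tree and already refutes (4) and (5).

**Theorem E.** If there is a Luzin set, there is a hereditarily Lindelöf, hereditarily separable $X$ with $B_1(X)$ Lindelöf which is not submetrizable (hence not cosmic).

*Proof.* **The space.** Take a Luzin set of size $\omega_1$ in $\mathbb R$. It has a point all of whose neighborhoods contain uncountably many of its elements. So the union $L$ of its rational translates is a Luzin set with $|L|=\omega_1$ and $L\cap I$ uncountable for every nonempty open interval $I$. Let $X=L\times\{0,1\}$, let $\pi:X\to L$ be the projection, and write $\pi^{-1}(J)$ for $\pi^{-1}(J\cap L)$. Basic neighborhoods are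
$$\{(l,1)\}\cup\pi^{-1}((l,b))\ \text{ of }(l,1),\ b>l,\qquad \{(l,0)\}\cup\pi^{-1}((a,l))\ \text{ of }(l,0),\ a<l .$$
These sets and all $\pi^{-1}(J)$, $J$ open, are open. This is the lexicographic order topology, and $X$ is a subspace of the double arrow space. For $l\in L$ the sets $\{y:y\le(l,0)\}=\{(l,0)\}\cup\pi^{-1}((-\infty,l))$ and $\{y:y\ge(l,1)\}=\{(l,1)\}\cup\pi^{-1}((l,\infty))$ are open and complementary, so they are clopen. As $L$ is dense in $\mathbb R$, intersections of such sets give a clopen base: inside a basic neighborhood of $(l,1)$ take $\{y:(l,1)\le y\le(b',0)\}$ with $b'\in L\cap(l,b)$, and inside one of $(l,0)$ take $\{y:(a',1)\le y\le(l,0)\}$ with $a'\in L\cap(a,l)$. They separate points, so $X$ is Tychonoff.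

**Hereditarily Lindelöf and hereditarily separable.** Both are known for the double arrow space (Engelking, *General Topology*, 3.10.C), and here is a direct check. Let $\mathcal U$ be a family of open sets, and let $W$ be the union of all $\pi^{-1}(J)$, $J$ a rational interval, contained in a member of $\mathcal U$. Countably many members cover $W$. For each point $(l,1)\in\bigcup\mathcal U\setminus W$ choose a rational $b>l$ with $\{(l,1)\}\cup\pi^{-1}((l,b))$ inside a member of $\mathcal U$. If $l<l'$ had the same $b$, then $l'\in J\subset(l,b)$ for some rational interval $J$, so $(l',1)\in W$, a contradiction. So there are countably many such points, and symmetrically countably many points $(l,0)$. Hence a countable subfamily of $\mathcal U$ has the same union.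

Now let $A\subset X$, and let $D\subset A$ be countable and meet every nonempty $A\cap\pi^{-1}(J)$, $J$ a rational interval. For each $(l,1)\in A\setminus\overline D$ choose a rational $b>l$ with $\pi^{-1}((l,b))\cap D=\emptyset$. If $l<l'$ had the same $b$, take a rational $J$ with $l'\in J\subset(l,b)$: then $A\cap\pi^{-1}(J)\ne\emptyset$, so it meets $D$, a contradiction. With the symmetric argument, $A\setminus\overline D$ is countable, and $D\cup(A\setminus\overline D)$ is a countable dense subset of $A$.

**Not submetrizable.** Otherwise some open $O_n$ $(n\in\omega)$ distinguish points. For an open $O$ the set $\{l:(l,1)\in O,\ (l,0)\notin O\}$ is countable: assign to $l$ a rational $b>l$ with $\pi^{-1}((l,b))\subset O$; if $l<l'$ had the same $b$, then $(l',0)\in O$. Symmetrically, $\{l:(l,0)\in O,\ (l,1)\notin O\}$ is countable. As $L$ is uncountable, for some $l$ no $O_n$ distinguishes $(l,0)$ from $(l,1)$, a contradiction. Cosmic spaces are submetrizable, so $X$ is not cosmic.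

**Key fact: if $f\in B_1(X,\omega)$ and $I$ is a rational open interval, then $f$ is constant on $\pi^{-1}(J)$ for some rational interval $J\subset I$.** Let $f^{-1}(n)=\bigcup_jC_{n,j}$ with $C_{n,j}$ closed. As $L\cap I$ is uncountable, it is not a countable union of nowhere dense sets. So some set $\{l\in L\cap I:(l,0)\in C_{n,j}\}$ is dense in some rational $J\subset I$. Every nonempty open subset of $\pi^{-1}(J)$ contains some $\pi^{-1}(J')$ with $J'\subset J$ a nonempty open interval, so it meets $C_{n,j}$. Hence $\pi^{-1}(J)\subset C_{n,j}$.

**Setting up the Lindelöf property.** As $|X|=\omega_1$, by Lemma 5(b) we need an accumulation point of a given family $f_\delta=(f_\delta^i)_{i<\omega}\in B_1(X,\omega)^\omega$, $\delta<\omega_1$. We collect finite pieces of information that are true for uncountably many $\delta$. An *item* is $(i,x,n)$ with $x\in X$, which *holds at* $\delta$ if $f^i_\delta(x)=n$, or $(i,J,n)$ with $J$ a nonempty rational interval, which holds at $\delta$ if $f_\delta^i\equiv n$ on $\pi^{-1}(J)$; here $i,n\in\omega$. Their *domains* are $\{x\}$ and $\pi^{-1}(J)$. Let $\mathbb Q$ be the set of finite sets $q$ of items for which $A_q=\{\delta:\text{all items of }q\text{ hold at }\delta\}$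 is uncountable, ordered by $\supseteq$.

**Step 1: all but countably many $l$ are covered by interval items.** For $q\in\mathbb Q$ and $i<\omega$ let $V(q,i)$ be the union of all $J$ with $q\cup\{(i,J,n)\}\in\mathbb Q$ for some $n$. It is open, and it is dense: given $I$, the key fact yields for each $\delta\in A_q$ a pair $(J_\delta,n_\delta)$ with $J_\delta\subset I$ and $f^i_\delta\equiv n_\delta$ on $\pi^{-1}(J_\delta)$. There are only countably many pairs, so one occurs uncountably often. Hence $L\setminus V(q,i)$ is countable.

**Step 2: a countable poset.** Recall: if $M\prec H(\theta)$ is a countable elementary submodel, with $\theta$ a large regular cardinal, then objects definable from parameters in $M$ lie in $M$, every countable set that is an element of $M$ is a subset of $M$, and $M\cap\omega_1$ is a countable limit ordinal. Take such $M$ containing $L$ and $(f_\delta)_{\delta<\omega_1}$, and let $\mathbb P=\mathbb Q\cap M$, a countable poset. For $x\in X$, $i<\omega$ let $D_{x,i}$ be the set of $r\in\mathbb P$ containing an item with first coordinate $i$ whose domain contains $x$.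

Each $D_{x,i}$ is dense in $\mathbb P$. Let $q\in\mathbb P$. If $x\in M$, some $n$ makes $\{\delta\in A_q:f_\delta^i(x)=n\}$ uncountable, so $q\cup\{(i,x,n)\}\in\mathbb Q$, and it is in $M$. If $x=(l,e)\notin M$, then $l\notin M$. The countable set $L\setminus V(q,i)$ is an element of $M$, hence a subset of $M$, so $l\in V(q,i)$. Thus $l\in J$ and $q\cup\{(i,J,n)\}\in\mathbb Q$ for some $J,n$; rational intervals are in $M$, so $q\cup\{(i,J,n)\}\in\mathbb P$.

**Step 3: the filter.** Apply Lemma 6(b) with the countably many $D_{x,i}$, $x\in X\cap M$, as $E_n$, with $Y=(X\setminus M)\times\omega$ and $\kappa=\pi\times\mathrm{id}_\omega$ onto $(L\setminus M)\times\omega$. The set $L\setminus M$ is Luzin, so $(L\setminus M)\times\omega$ is a countable union of Rothberger subspaces. For $x\notin M$ only interval items of $r\in\mathbb P$ can have $x$ in their domains, so $O_r$ is the $\kappa$-preimage of the union of the sets $(J\cap L\setminus M)\times\{i\}$ over items $(i,J,n)\in r$, which is open. We get a filter $G\subset\mathbb P$ meeting all $D_{x,i}$.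

**Step 4: the accumulation point.** Let $f^i(x)=n$ if some item in $\bigcup G$ with first coordinate $i$ and last coordinate $n$ has $x$ in its domain. Such an item exists because $G$ meets $D_{x,i}$. The value is unique: two such items lie in one $q\in G$, and at any $\delta\in A_q$ both give the value $f_\delta^i(x)$. The fibers of $f^i$ are countable unions of points and open sets $\pi^{-1}(J)$. As $X$ is perfectly normal, these are $Z_\sigma$, so $f^i\in B_1(X,\omega)$. Given finitely many pairs $(x_j,i_j)$, some $q\in G$ contains items deciding all $f^{i_j}(x_j)$, and then $f^{i_j}_\delta(x_j)=f^{i_j}(x_j)$ for all $j$ and all of the uncountably many $\delta\in A_q$. So $f=(f^i)$ is an accumulation point. $\square$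

## 11. $B_1(Z)$ is Lindelöf

**Theorem D.** If there are a Luzin set and a Suslin tree, there is a Tychonoff, hereditarily Lindelöf space $Z$ such that $B_1(Z)$ is Lindelöf, but $Z$ is not separable, not submetrizable and not cosmic.

$Z$ is the space of Section 1. Cosmic spaces are separable, so by Proposition 2 only the Lindelöf property of $B_1(Z)$ remains. First we look for the analog of the key fact.

**Lemma 7.** If $f\in B_1(Z,\omega)$ and $s\in T|\lambda$, there are $t\ge s$ in $T|\lambda$ and $n$ with $f\equiv n$ on $[t]\cap F_\lambda$.

*Proof.* Let $f^{-1}(n)=\bigcup_jC_{n,j}$ with $C_{n,j}$ closed. The uncountable set $X_\lambda\cap[s]$ is not a countable union of nowhere dense subsets of $Br_\lambda$, so the closure in $Br_\lambda$ of some $C_{n,j}\cap X_\lambda\cap[s]$ contains a basic set $\{b:t\in b\}$ with $t\in T|\lambda$. The closure lies in the clopen set $\{b:s\in b\}$, so a branch through $t$ contains $s$; replacing $t$ by the larger of $s,t$ we may assume $t\ge s$. Thus $C_{n,j}\cap X_\lambda$ is dense in $X_\lambda\cap[t]$. Moreover $X_\lambda\cap[t]$ is dense in $F_\lambda\cap[t]$: a basic neighborhood of a point of $F_\lambda\cap[t]$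 may be taken to be $[u]$ with $u\ge t$ and $u\in T|\lambda$, and $X_\lambda\cap[u]\ne\emptyset$. As $C_{n,j}$ is closed, $F_\lambda\cap[t]\subset C_{n,j}$. $\square$

If we copy Section 10, it breaks at Step 1. There were only countably many pairs $(J,n)$, so one pair served uncountably many $\delta$. Now there are uncountably many sets $[t]$, and no fixed one need work. For limit $\delta$ let $f_\delta$ be the indicator of $F_\delta$, which is in $B_1(Z,\omega)$ because $F_\delta$ is a zero-set. If $t\in T|\delta$, then $[t]$ meets both $X_\delta\subset F_\delta$ and $X_{\delta+\omega}\subset Z\setminus F_\delta$, so $f_\delta$ is not constant on $[t]$. Hence for fixed $t$, $f_\delta$ is constant on $[t]$ only for the countably many $\delta\le\mathrm{ht}(t)$.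

There are two ways to get around this. For a fixed $\lambda$ the tree $T|\lambda$ is countable, so the pigeonhole argument works inside $F_\lambda$. For the part of $Z$ above all $F_\lambda$ under consideration, apply Lemma 7 with $\lambda=\delta$ itself. It gives $t_\delta\in T|\delta$, a regressive choice, and Fodor's lemma makes $t_\delta$ constant. The price is that $f_\delta$ is known to be constant only on $[t]\cap F_\delta$. This costs nothing, because a given point is in $F_\delta$ for all large $\delta$. In the example above, $f_\delta\equiv1$ on $[t]\cap F_\delta$ for every $t\in T|\delta$.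

Recall that $S\subset\omega_1$ is *stationary* if it meets every closed unbounded ("club") set. Stationary sets are uncountable, stay stationary when intersected with a club, and if split into countably many pieces have a stationary piece. By *Fodor's lemma*, a function $\varphi:S\to\omega_1$ with $\varphi(\delta)<\delta$ on a stationary $S$ is constant on a stationary subset.

*Proof that $B_1(Z)$ is Lindelöf.* Since $|Z|=\omega_1$, by Lemma 5(b) we fix a family $f_\delta=(f_\delta^i)_{i<\omega}\in\mathcal F=B_1(Z,\omega)^\omega$ $(\delta<\omega_1)$ and look for an accumulation point in $\mathcal F$.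

**Items and conditions.** We fix the finite pieces of information. For $i,n\in\omega$ the *items*, and when they *hold at* a limit $\delta$, are:

* kind I: $(i,x,n)$, $x\in Z$; it holds if $f^i_\delta(x)=n$;
* kind II: $(i,t,\lambda,n)$, $t\in T|\lambda$; it holds if $f^i_\delta\equiv n$ on $[t]\cap F_\lambda$;
* kind III: $(i,t,\infty,n)$, $t\in T$; it holds if $t\in T|\delta$ and $f^i_\delta\equiv n$ on $[t]\cap F_\delta$.

The *domain* of an item is $\{x\}$, $[t]\cap F_\lambda$, $[t]$, respectively. Let $\mathbb Q$ be the set of finite sets $q$ of items such that $A_q=\{\delta\text{ limit}:\text{all items of }q\text{ hold at }\delta\}$ is stationary, ordered by $\supseteq$. Then $\emptyset\in\mathbb Q$.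

**Claim 1.** *For $q\in\mathbb Q$ and $i<\omega$ there is a limit $\mu$ such that for every $t\in T_\mu$ some $n$ has $q\cup\{(i,t,\infty,n)\}\in\mathbb Q$.*

This handles all points of length greater than $\mu$. Let $D$ be the set of $t\in T$ for which such an $n$ exists. $D$ is upward closed: if $t'\ge t$ and $(i,t,\infty,n)$ holds at $\delta$, then $(i,t',\infty,n)$ holds at $\delta$ provided $\delta>\mathrm{ht}(t')$, since $[t']\subset[t]$; so only countably many $\delta$ are lost.

$D$ is dense. Let $s\in T$. For $\delta\in A_q$ with $\delta>\mathrm{ht}(s)$, Lemma 7 with $\lambda=\delta$ gives $t_\delta\ge s$ in $T|\delta$ and $n_\delta$ with $f^i_\delta\equiv n_\delta$ on $[t_\delta]\cap F_\delta$. Enumerate $T=\{u_\xi:\xi<\omega_1\}$. For club many $\delta$ we have $T|\delta=\{u_\xi:\xi<\delta\}$, and for these $\delta$ the node $t_\delta$ is $u_\xi$ with some $\xi<\delta$. By Fodor's lemma $t_\delta$ is constant on a stationary subset of $A_q$, and then $(t_\delta,n_\delta)=(t,n)$ on a smaller stationary subset. So $q\cup\{(i,t,\infty,n)\}\in\mathbb Q$ and $t\in D$, $t\ge s$.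

By Lemma 1, $D$ contains all sufficiently high levels, in particular some $T_\mu$ with $\mu$ a limit.

**Claim 2.** *For $q\in\mathbb Q$, $i<\omega$ and limit $\lambda$, let $R_\lambda(q,i)$ be the set of all $x\in F_\lambda$ for which there are no limit $\lambda'\le\lambda$, $t\in T|\lambda'$ and $n$ with $x\in[t]\cap F_{\lambda'}$ and $q\cup\{(i,t,\lambda',n)\}\in\mathbb Q$. Then $R_\lambda(q,i)$ is countable.*

This handles the points of length at most $\mu$, up to countably many. We use induction on $\lambda$. Let $V=\bigcup\{[t]:t\in T|\lambda,\ \exists n\ q\cup\{(i,t,\lambda,n)\}\in\mathbb Q\}$. Given $s\in T|\lambda$, Lemma 7 gives for each $\delta\in A_q$ some $t_\delta\ge s$ in $T|\lambda$ and $n_\delta$ with $f_\delta^i\equiv n_\delta$ on $[t_\delta]\cap F_\lambda$. As $T|\lambda$ is countable, $(t_\delta,n_\delta)$ is constant on a stationary subset of $A_q$. So each $s\in T|\lambda$ has an extension $t\in T|\lambda$ that occurs in the definition of $V$. The sets $\{b\in Br_\lambda:t\in b\}$ for such $t$ have dense open union in $Br_\lambda$, and $X_\lambda\setminus V$ misses it. So $X_\lambda\setminus V$ is nowhere dense in $Br_\lambda$, hence countable.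 Moreover
$$R_\lambda(q,i)\subset(X_\lambda\setminus V)\cup\bigcup_{\lambda'<\lambda}R_{\lambda'}(q,i).$$
Indeed, let $x\in R_\lambda(q,i)$. If $x$ has length $\lambda$, then $x\in X_\lambda$, and $x\notin V$ by the definition with $\lambda'=\lambda$. If $x$ has length $\lambda'<\lambda$, then $x\in F_{\lambda'}$ and $x\in R_{\lambda'}(q,i)$, which imposes fewer restrictions. By induction the right side is countable.

**The countable poset.** Let $M\prec H(\theta)$ be countable, containing $T$, $(X_\lambda)_\lambda$, $(f_\delta)_{\delta<\omega_1}$. Put $\mathbb P=\mathbb Q\cap M$ and $\delta_M=M\cap\omega_1$. Then $T\cap M=T|\delta_M$: levels $T_\alpha$ with $\alpha\in M$ are countable elements of $M$, hence subsets of $M$, and $t\in M$ implies $\mathrm{ht}(t)\in M$. For $x\in Z$, $i<\omega$ let $D_{x,i}$ be the set of $r\in\mathbb P$ containing an item with first coordinate $i$ whose domain contains $x$. Items of $r\in\mathbb P$ are in $M$, so for $x\notin M$ only items of kinds II and III can have $x$ in their domains.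

**Claim 3.** *Each $D_{x,i}$ is dense in $\mathbb P$.*

Let $q\in\mathbb P$. If $x\in M$, some $n$ makes $\{\delta\in A_q:f^i_\delta(x)=n\}$ stationary, so $q\cup\{(i,x,n)\}\in\mathbb P$.

Let $x\notin M$. By elementarity choose $\mu\in M$ as in Claim 1 for $(q,i)$. If $x\notin F_\mu$, then $x\in[t]$ for $t=x(\mu)\in T_\mu\subset M$, and Claim 1 gives $n$ with $q\cup\{(i,t,\infty,n)\}\in\mathbb P$. If $x\in F_\mu$, then $R_\mu(q,i)\in M$ is countable, so it is a subset of $M$ and $x\notin R_\mu(q,i)$. Hence there are $\lambda'\le\mu$, $t\in T|\lambda'$ and $n$ with $x\in[t]\cap F_{\lambda'}$ and $q\cup\{(i,t,\lambda',n)\}\in\mathbb Q$. As $\lambda'\le\mu<\delta_M$, both $\lambda'$ and $t$ are in $M$, so this condition is in $\mathbb P$.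

**The filter.** We need a filter $G\subset\mathbb P$ meeting all $D_{x,i}$. If $\mathrm{cov}(\mathcal M)>\omega_1$, Lemma 6(a) gives one. In general we use Lemma 6(b). Take as $E_n$ the countably many $D_{x,i}$ with $x\in Z\cap M$, and let $Y=(Z\setminus M)\times\omega$. Let $\kappa_0:Z\setminus M\to2^\omega$ have as coordinates the indicators of the countably many sets $[t]$ $(t\in T|\delta_M)$ and $F_\lambda$ $(\lambda<\delta_M)$. Let $\kappa=\kappa_0\times\mathrm{id}_\omega$ and $K=\kappa(Y)$, a separable metrizable space. For $r\in\mathbb P$,
$$O_r=\bigcup\{(\text{domain of the item}\setminus M)\times\{i\}\},$$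
over the items of kinds II and III in $r$, $i$ being the first coordinate of the item. Their domains $[t]\cap F_\lambda$ and $[t]$ have $t\in T|\delta_M$, $\lambda<\delta_M$, so $O_r$ is $\kappa^{-1}$ of an open set.

It remains to see that $K=\kappa_0(Z\setminus M)\times\omega$ is Rothberger, and for this that $\kappa_0(Z\setminus M)$ is a countable union of Rothberger subspaces.

* Points of length $\lambda<\delta_M$. On $X_\lambda\setminus M$ the traces of the sets $[t]$, $t\in T|\lambda$, form a base, while the traces of $[t]$ with $\mathrm{ht}(t)\ge\lambda$ are empty and those of the sets $F_{\lambda'}$ are empty or everything. So $\kappa_0$ restricted to $X_\lambda\setminus M$ is a homeomorphism onto its image, and $X_\lambda\setminus M$ is a Luzin set in $Br_\lambda$. There are countably many such $\lambda$.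
* Points $x$ of length at least $\delta_M$. Here the indicators of all $F_\lambda$, $\lambda<\delta_M$, vanish, and $\kappa_0(x)$ depends only on the branch $x\cap T|\delta_M\in Br_{\delta_M}$. If $x$ has length $\delta_M$, then $x\in X_{\delta_M}$. This set is disjoint from $M$, because elements of $Z\cap M$ have length in $M$, and $\kappa_0$ is a homeomorphism of the Luzin set $X_{\delta_M}$ onto its image, as before. If $x$ is longer, $x\cap T|\delta_M$ is bounded by $x(\delta_M)$, so it is one of countably many branches, and these points contribute only countably many values of $\kappa_0$.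

Luzin sets and countable sets are Rothberger, so Lemma 6(b) applies and gives $G$.

**The accumulation point.** We read it off from $G$. Let $f^i(x)=n$ if some item in $\bigcup G$ with first coordinate $i$ and last coordinate $n$ has $x$ in its domain. Such an item exists since $G\cap D_{x,i}\ne\emptyset$. The value is unique: two such items lie in one $q\in G$, and $A_q$ is unbounded, so there is $\delta\in A_q$ with $x\in F_\delta$; at this $\delta$ both items give the value $f_\delta^i(x)$. (For kind III this is where $x\in F_\delta$ is used.)

Each fiber $(f^i)^{-1}(n)$ is a union of countably many item domains $\{x\}$, $[t]\cap F_\lambda$, $[t]$. These are closed, hence zero-sets by Proposition 2. So $f^i\in B_1(Z,\omega)$ by Lemma 3(b), and $f=(f^i)_{i<\omega}\in\mathcal F$.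

Given finitely many pairs $(x_j,i_j)$, some $q\in G$ contains items deciding all $f^{i_j}(x_j)$. For all $\delta\in A_q$ with all $x_j\in F_\delta$ we have $f^{i_j}_\delta(x_j)=f^{i_j}(x_j)$. This is a stationary, hence uncountable, set of $\delta$. So $f$ is an accumulation point of $(f_\delta)$, and Theorem D is proved. $\square$

**Consistency of the hypothesis of Theorem D.** Under $V=L$, CH gives a Luzin set and $\diamondsuit$ gives a Suslin tree. Alternatively, add $\omega_2$ Cohen reals to $L$.

* A Suslin tree of $L$ stays Suslin, since $\mathrm{Fn}(\omega_2,2)$ is Knaster, meaning that every uncountable set of conditions has an uncountable subset of pairwise compatible ones. If an uncountable antichain $\{\dot a_\xi:\xi<\omega_1\}$ of distinct nodes were added, take conditions $p_\xi$ (below one forcing this) deciding $\dot a_\xi=t_\xi$. Uncountably many $p_\xi$ are pairwise compatible, and compatible $p_\xi,p_\eta$ make $t_\xi,t_\eta$ distinct and incomparable, so $L$ would contain an uncountable antichain. For a normal tree, an uncountable chain would yield an uncountable antichain as well: pick off the chain, at each of its nodes, an immediate successor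 outside it.
* $\omega_1$ of the Cohen reals form a Luzin set. A closed nowhere dense set is coded in an extension by countably many coordinates, and the Cohen reals at all other coordinates avoid it.
* $\mathrm{cov}(\mathcal M)=\omega_2$. Any $\omega_1$ closed nowhere dense sets are coded in an extension by $\omega_1$ coordinates, a Cohen real at another coordinate avoids them all, and the continuum is $\omega_2$.

In this second model Lemma 6(a) suffices in the proof of Theorem D, and Pawlikowski's theorem is not needed.

**Proof of the Main Theorem.** Statements (1) and (2) are Theorem A. Each of (3), (4), (5) holds in any model of BC by Theorem C, and BC is consistent. In the models just described $B_1(Z)$ is Lindelöf by Theorem D, while $Z$ is not separable (so not hereditarily separable), not submetrizable and not cosmic. So each of (3), (4), (5) is independent of ZFC. $\square$
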